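# Euclidean orthants of every dimension in the Lipschitz metric on geodesic currents

## 1. An infinite-dimensional cone, and why its dimension alone proves nothing

Take the space of filling geodesic currents on a closed surface, up to scaling, with its symmetric Lipschitz metric. How large a Euclidean orthant fits into it quasi-isometrically? The currents form an infinite-dimensional convex cone, so the answer one would first guess is: an orthant of any dimension. We first fix the words and then test this guess, and its reason, on cases that can be done by hand.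

Throughout, $S$ is a closed orientable hyperbolic surface of genus $g\ge 2$. We fix a hyperbolic metric, so $\widetilde S=\mathbb H^2$, and put $\Gamma=\pi_1(S)$, which acts on $\mathbb H^2$ as a discrete torsion-free group of orientation-preserving isometries.

**Definition (geodesic current).** A geodesic current on $S$ is a $\Gamma$-invariant Radon measure on the space of unoriented geodesics of $\mathbb H^2$.

The basic example is a primitive closed geodesic $c$: put a Dirac mass on each lift of $c$ to $\mathbb H^2$. A compact set of geodesics contains only finitely many lifts, so this is a current, again written $c$.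

**Standard facts (Bonahon).** There is a continuous, symmetric, bilinear intersection form $i(\cdot,\cdot)\ge 0$ on currents, extending the geometric intersection number. For primitive closed geodesics $c,c'$, possibly equal, $i(c,c')$ is the number of $\Gamma$-orbits of pairs $(\tilde c,\tilde c')$, with $\tilde c$ a lift of $c$ and $\tilde c'$ a lift of $c'$, whose endpoints are linked on the circle at infinity. There is a Liouville current $L$, it is filling (defined next), and $i(L,\gamma)=\ell(\gamma)$, the hyperbolic length, for every closed geodesic $\gamma$.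

For instance, if $c$ has a single double point, then $i(c,c)=2$: the two lifts through a preimage of that point give two ordered pairs, and no element of $\Gamma$ swaps them, because it would fix the point where they cross.

**Definition (filling).** A current $\mu$ is filling if $i(\mu,\nu)>0$ for every nonzero current $\nu$. Write $\mathcal C_f(S)$ for the space of filling currents and $\mathbb P\mathcal C_f(S)=\mathcal C_f(S)/\mathbb R_{>0}$.

A simple closed geodesic $\alpha$ is not filling, since $i(\alpha,\alpha)=0$. A sum $L+\mu$ is filling for every current $\mu$, because $i(L+\mu,\nu)\ge i(L,\nu)>0$.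

**Definition (Lipschitz metric).** For $[\mu],[\nu]\in\mathbb P\mathcal C_f(S)$,
$$d_{\rm Lip}([\mu],[\nu])=\log\sup_\gamma\frac{i(\nu,\gamma)}{i(\mu,\gamma)}+\log\sup_\gamma\frac{i(\mu,\gamma)}{i(\nu,\gamma)},$$
where $\gamma$ ranges over the closed geodesics of $S$. We write $X=(\mathbb P\mathcal C_f(S),d_{\rm Lip})$.

Scaling $\mu$ or $\nu$ changes the two summands by opposite amounts, so the expression is well defined on projective classes. Equivalently, $d_{\rm Lip}$ is the supremum minus the infimum of $\log\frac{i(\mu,\gamma)}{i(\nu,\gamma)}$ over all $\gamma$: it measures how far the two length functions are from being proportional.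

**Definition (the two ranks).** A map $\Phi$ between metric spaces is a quasi-isometric embedding if $A^{-1}d(v,w)-A\le d(\Phi(v),\Phi(w))\le A\,d(v,w)+A$ for some $A\ge1$ and all $v,w$. The flat rank $\operatorname{rank}_F(X)$ is the supremum of the integers $n$ such that $\mathbb R^n_{\ge0}$ embeds quasi-isometrically in $X$. An asymptotic cone of $X$ is an ultralimit $\lim_\omega(X,d/r_k,x_k)$ with $\omega$ a non-principal ultrafilter, $r_k\to\infty$ and $x_k\in X$: its points are sequences $(z_k)$ with $d(z_k,x_k)/r_k$ bounded, the distance is $\lim_\omega d(z_k,z_k')/r_k$, and sequences at distance $0$ are identified. The geometric rank $\operatorname{rank}(X)$ is the supremum of the topological dimensions of locally compact subsets of asymptotic cones of $X$.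

With these conventions an $n$-dimensional Euclidean orthant has both ranks equal to $n$. For base points $x_k=0$, dilation invariance shows that the asymptotic cone of $\mathbb R^n_{\ge0}$ is $\mathbb R^n_{\ge0}$ again.

Now the tests.

First, disjoint simple curves. Let $\delta_1,\dots,\delta_{3g-3}$ be a pants decomposition, and let $\eta_j$ be a closed geodesic crossing $\delta_j$ but no other $\delta_k$. Such a curve exists in the one-holed torus or four-holed sphere obtained by regluing along $\delta_j$. For $t\in\mathbb R^{3g-3}_{\ge0}$ put $\mu_t=L+\sum_je^{t_j}\delta_j$. Comparing coefficients, $\mu_t\le e^{\max_j|t_j-t_j'|}\mu_{t'}$ and conversely, so $d_{\rm Lip}([\mu_t],[\mu_{t'}])\le2\max_j|t_j-t'_j|$. On the other hand, $i(\mu_t,\delta_1)=\ell(\delta_1)$ does not depend on $t$, and $i(\mu_t,\eta_j)=\ell(\eta_j)+e^{t_j}i(\delta_j,\eta_j)$ lies between two positive constant multiples of $e^{t_j}$. Comparing the ratios at $\eta_j$ and at $\delta_1$ gives $|t_j-t_j'|\le d_{\rm Lip}([\mu_t],[\mu_{t'}])+\text{const}$. So we have a quasi-isometrically embedded orthant of dimension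 $3g-3$. A family of disjoint simple closed geodesics has no more than $3g-3$ members, so this construction stops there.

Second, a family with as many linear parameters as we like. Let $\gamma_1,\dots,\gamma_n$ be distinct closed geodesics and consider the combinations $\mu_w=\sum_jw_j(L+\gamma_j)$ with $w_j\ge0$ not all zero. There is a constant $A$ with $i(\gamma_j,\gamma)\le A\,\ell(\gamma)$ for all closed $\gamma$ and all $j$: cut $\gamma$ into at most $\ell(\gamma)+1$ segments of length at most $1$, note that such a segment meets boundedly many lifts of $\gamma_j$, and use that $\ell(\gamma)$ is bounded below. With $W=\sum_jw_j$ we get $W\ell(\gamma)\le i(\mu_w,\gamma)\le(1+A)W\ell(\gamma)$. Hence any two of the classes $[\mu_w]$ are at distance at most $2\log(1+A)$. The family spans an $(n-1)$-dimensional simplex of projective classes, and on the large scale it is a point.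

So the stated reason for the guess is worthless: linear dimension does not produce rank. And the first test suggests a bound that depends on the topology of $S$. It is known that $\operatorname{rank}_F(X)\ge 8g-9$. The question, taken from Dídac Martínez-Granado and Jenya Sapir, "Large-scale rank and geometry of the Lipschitz metric on geodesic currents", arXiv:2610.03359 (2026), is whether $\operatorname{rank}_F(X)=\operatorname{rank}(X)=\infty$. The guess turns out to be right, for another reason.

## 2. Theorems A and B: orthants and finite metric spaces in $X$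

**Theorem A.** For every $n\ge1$ there is a quasi-isometric embedding $\mathbb R^n_{\ge0}\to X$. Hence $\operatorname{rank}_F(X)=\operatorname{rank}(X)=\infty$, for every $g\ge2$.

**Theorem B.** There is a constant $C=C(S)$ such that every finite metric space $(Y,d)$ admits a map $f:Y\to X$ with
$$d(y,y')-C\le d_{\rm Lip}(f(y),f(y'))\le d(y,y')\qquad(y,y'\in Y).$$

The constant $C$ depends neither on the number of points of $Y$ nor on its diameter. The consequences are these; the first two come from Theorem B and the third from Theorem A.

1. For every $\omega$ and every $r_k\to\infty$ there are base points $x_k$ such that $\lim_\omega(X,d_{\rm Lip}/r_k,x_k)$ contains an isometric copy of every separable metric space.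
2. $X$ does not embed coarsely into a Hilbert space.
3. Every $\mathbb R^n$ embeds quasi-isometrically in $X$, and every asymptotic cone of $X$ with constant base points contains bi-Lipschitz copies of $\mathbb R^n_{\ge0}$ for all $n$.

## 3. How crossing curves mask each other

The sensible first attempt is to enlarge the family of disjoint curves by curves that cross. Let $\mu_t=L+\sum_je^{t_j}\gamma_j$ for closed geodesics $\gamma_1,\dots,\gamma_n$, and suppose some fixed curve $\eta$ reads the coordinate $t_j$, in the sense that $\log i(\mu_t,\eta)$ stays within bounded distance of $t_j$ for all $t$ in the orthant. Let $t_k\to\infty$ for one $k\ne j$, with the other coordinates $0$. Since $i(\mu_t,\eta)\ge e^{t_k}i(\gamma_k,\eta)$, we must have $i(\gamma_k,\eta)=0$. So a fixed test curve has to miss every $\gamma_k$ with $k\ne j$ exactly. The curves $\eta_j$ and $\delta_k$ of Section 1 do this, but for curves that cross one another we cannot expect it.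

Instead of zero, we can ask that crossings be small in a controlled way. In an embedded pair of pants, with $a$ a cuff and $b$ another generator of its fundamental group, the curves $a^Nb$ satisfy $i(a^Nb,a^Mb)\asymp\min(N,M)$. Taking $N\approx e^n$ we obtain closed geodesics $c_0,c_1,c_2,\dots$ with
$$\kappa^{-1}e^{\min(n,m)}\le i(c_n,c_m)\le\kappa e^{\min(n,m)},\qquad\kappa^{-1}e^n\le\ell(c_n)\le\kappa e^n\qquad(n,m\ge0),\tag{1}$$
where $\kappa\ge1$ depends only on $S$. Section 4 proves this. Let us see what (1) would give.

Let $E$ be a finite set of integers $n\ge0$, let $\varphi:E\to\mathbb R$, and put $\nu=\sum_{n\in E}e^{\varphi(n)-n}c_n$. Since $\min(n,m)-n=-(n-m)^+$, (1) shows that $i(\nu,c_m)$ equals $\sum_{n\in E}e^{\varphi(n)-(n-m)^+}$ up to a factor $\kappa$. Hence $\log i(\nu,c_m)$ lies within $\log\kappa+\log|E|$ of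
$$\widehat\varphi(m)=\max_{n\in E}\big(\varphi(n)-(n-m)^+\big).\tag{2}$$
The curve $c_m$ sees the weight $\varphi(n)$ in full for $n\le m$, and discounted by $n-m$ for $n>m$. As a function of $m$, $\widehat\varphi$ is nondecreasing and $1$-Lipschitz, since every term is.

Try two curves: $E=\{n_1<n_2\}$, $\varphi(n_1)=t_1$, $\varphi(n_2)=t_2$. If $t_2\le t_1$, then $t_2-(n_2-m)^+\le t_1-(n_1-m)^+$ for all $m$, so no $c_m$ sees $t_2$. If $t_2\ge t_1+(n_2-n_1)$, then $(n_2-m)^+\le(n_2-n_1)+(n_1-m)^+$ shows that the second term always wins, so no $c_m$ sees $t_1$. Both weights are visible to these test curves only in the strip $t_1\le t_2\le t_1+(n_2-n_1)$. This is the exact point where a fixed finite family of the $c_n$, tested on the $c_m$, stops working: the strip has bounded width, and an orthant does not fit.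

The way past this point has two parts. First, read (2) as a statement about functions: if $\varphi$ is defined on a long interval of integers and is itself nondecreasing and $1$-Lipschitz, then $\widehat\varphi=\varphi$, and $c_m$ reads $\varphi(m)$. If moreover the slopes of $\varphi$ stay in $[\frac14,\frac34]$, the sum is dominated by a two-sided geometric series around $n=m$, so even the loss $\log|E|$ disappears. Thus the positive combinations of the $c_n$ contain a copy of a space of Lipschitz functions, and $d_{\rm Lip}$ compares two of them by a sup-type distance. Second, encode the coordinates $s_1,\dots,s_m$ as heights of bumps on the line $x\mapsto x/2$, and let the spacing of the bumps grow with $s$, so that bumps of slope $\frac14$ always have room.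

## 4. Intersection numbers of $a^Nb$ and $a^Mb$

**Step 1: a pair of pants with homologically visible cuffs.** The purpose is to make $a^Nb$ primitive in $\Gamma$, so that stabilizers of axes are known.

Choose disjoint simple closed geodesics $\alpha,\beta$ whose homology classes are part of a $\mathbb Z$-basis of $H_1(S;\mathbb Z)$; this is possible since $g\ge2$. Join them by a simple arc whose interior misses both. A regular neighborhood of $\alpha\cup(\text{arc})\cup\beta$ consists of two annuli joined by a band, so it is a pair of pants. Its boundary curves have homology classes $\pm[\alpha]$, $\pm[\beta]$ and $\pm[\alpha]\pm[\beta]$. These are nonzero and pairwise not equal up to sign, so the boundary curves are essential and pairwise non-homotopic. Straightening them to geodesics, we obtain an embedded pair of pants $P\subset S$ with three distinct geodesic boundary curves, two of which are $\alpha$ and $\beta$.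

Let $p\in\alpha$. Then $F=\pi_1(P,p)$ is free on $a,b$, where $a$ is represented by $\alpha$ and $b$ by a loop $\beta_0\subset P$ that meets $\alpha$ only at $p$ and is freely homotopic to $\beta$. A component $\tilde P$ of the preimage of $P$ in $\mathbb H^2$ is bounded by geodesics, hence convex, hence simply connected. So $\tilde P$ is a universal cover of $P$, the map $F\to\Gamma$ is injective, and we may take $\tilde P$ with stabilizer $F$.

The vectors $[a]$ and $N[a]+[b]$ are primitive in $H_1(S;\mathbb Z)$. If $a^Nb=h^k$, then $N[a]+[b]=k[h]$, so $k=\pm1$; likewise for $a$. So $a$ and $a^Nb$ are not proper powers in $\Gamma$. Let $\tilde A$ be the axis of $a$ and $X_N$ the axis of $a^Nb$. The stabilizer of a geodesic in $\Gamma$ contains no element exchanging its endpoints, since such an element would be elliptic of order $2$. The stabilizer of an axis is therefore infinite cyclic, and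
$$\operatorname{Stab}_\Gamma(\tilde A)=\langle a\rangle,\qquad\operatorname{Stab}_\Gamma(X_N)=\langle a^Nb\rangle.\tag{3}$$
Let $c^{(N)}$ be the closed geodesic of $a^Nb$; it is primitive.

**Lemma 1.** There are constants $N_*\in\mathbb N$ and $\kappa_1\ge1$ such that for all $N,M\ge N_*$:
$$\tfrac12\min(N,M)\le i(c^{(N)},c^{(M)})\le\kappa_1\min(N,M),\qquad\kappa_1^{-1}N\le\ell(c^{(N)})\le\kappa_1N.$$

By symmetry we assume $N\ge M$. The proof occupies Steps 2 to 6.

**Step 2: the upper bound on $i$.** We count intersections of two convenient representatives, arranged so that the $N$ turns of the longer curve cost nothing.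

Represent $c^{(N)}$ by $\sigma_1=\alpha^N*\beta_0$. Push $P$ into its own interior by a homotopy of its inclusion. After a small perturbation this carries $\alpha$ and $\beta_0$ to loops $\alpha',\beta_0'\subset\operatorname{int}P$ with a common base point off $\beta_0$, each meeting $\beta_0$ in finitely many parameter pairs, such that $\sigma_2=(\alpha')^M*\beta_0'$ is freely homotopic to $a^Mb$. Since $\sigma_2\subset\operatorname{int}P$ misses $\alpha$, only the part $\beta_0$ of $\sigma_1$ can meet $\sigma_2$. So the number of parameter pairs $(t,t')$ with $\sigma_1(t)=\sigma_2(t')$ is at most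
$$M\,\#(\alpha'\cap\beta_0)+\#(\beta_0'\cap\beta_0),$$
where $\#$ counts parameter pairs. This is at most a constant times $M$, independently of $N$.

This number bounds $i(c^{(N)},c^{(M)})$, as follows. Let $\tilde\sigma_1$ be the lift of $\sigma_1$ invariant under $a^Nb$. It stays at bounded distance from $X_N$, so it has the same endpoints at infinity. By (3), both the lifts $g\tilde\sigma_1$ and the axes $gX_N$ correspond to the cosets $g\langle a^Nb\rangle$; so each axis corresponds to exactly one lift of $\sigma_1$, and the same holds for $\sigma_2$, with lifts $h\tilde\sigma_2$ and axes $hX_M$. If two axes are linked, the corresponding lifts are paths in the closed disk joining linked pairs of boundary points, so they meet. A meeting point gives a parameter pair $(t,t')$. Conversely, the parameter pair determines the pair of lifts up to $\Gamma$: choose any preimage $z$ of $\sigma_1(t)=\sigma_2(t')$. Since $\Gamma$ acts freely on $\mathbb H^2$, exactly one coset $g\langle a^Nb\rangle$ is such that $g\tilde\sigma_1$ passes through $z$ at a parameter over $t$, and similarly for $\sigma_2$.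 Another choice of $z$ moves both lifts by a common element of $\Gamma$. Hence the $\Gamma$-orbits of linked pairs inject into the set of parameter pairs, and $i(c^{(N)},c^{(M)})\le\kappa_1M$ for a suitable $\kappa_1$.

**Step 3: normalization.** We choose coordinates in which $a$ is a dilation, so that winding around $\alpha$ becomes translation on a logarithmic scale.

In the upper half-plane let $\tilde A$ be the imaginary axis and $a(z)=\lambda z$ with $\lambda=e^{\ell(\alpha)}>1$. We have $\tilde A\subset\partial\tilde P$, and $\tilde P$ lies on one side of $\tilde A$. Applying $z\mapsto-\bar z$ if necessary, which commutes with $a$, we may assume $\tilde P\subset\{\operatorname{Re}z\ge0\}$. Since $b\notin\langle a\rangle$, (3) shows that $b\tilde A$ and $b^{-1}\tilde A$ differ from $\tilde A$, and they are boundary geodesics of $\tilde P$ because $F$ preserves $\tilde P$. By discreteness of $\Gamma$, two distinct axes of elements of $\Gamma$ share no endpoint. So the endpoints of $b^{\pm1}\tilde A$ lie in $[0,\infty]$ and avoid $0$ and $\infty$: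
$$w=b(\infty),\quad b(0),\quad v=b^{-1}(0),\quad u=b^{-1}(\infty)\quad\text{all lie in }(0,\infty).$$
Write $b(z)=\dfrac{p_1z+q_1}{r_1z+t_1}$ with determinant $1$. Since $w=p_1/r_1\in(0,\infty)$, both $p_1$ and $r_1$ are nonzero. Moreover $v=-q_1/p_1$ and $u=-t_1/r_1$.

**Step 4: the endpoints of $X_N$.** We show that in the coordinate $\log_\lambda$ the axis $X_N$ spans an interval of length $N$ up to a bounded error.

The equation $a^Nb(x)=x$ reads $\lambda^N(p_1x+q_1)=x(r_1x+t_1)$, that is, $r_1x^2+(t_1-\lambda^Np_1)x-\lambda^Nq_1=0$. The element is hyperbolic, so there are two distinct real roots, with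
$$\text{sum }\ \sigma=\frac{\lambda^Np_1-t_1}{r_1}=\lambda^Nw+u>0,\qquad\text{product }\ \pi=-\frac{\lambda^Nq_1}{r_1}=\lambda^Nwv>0.$$
So the roots satisfy $0<x_N<y_N$. With $\rho=y_N/x_N>1$ we have $\sigma^2/\pi=\rho+2+\rho^{-1}$, hence
$$\frac{\sigma^2}\pi-3\le\frac{y_N}{x_N}\le\frac{\sigma^2}\pi,\qquad\lambda^N\frac wv\le\frac{\sigma^2}\pi\le\lambda^N\frac{(w+u)^2}{wv},$$
where the last two inequalities use $\lambda^Nw\le\lambda^Nw+u\le\lambda^N(w+u)$. As soon as $\lambda^N\ge6v/w$, we get $\lambda^N\frac w{2v}\le\frac{y_N}{x_N}\le\lambda^N\frac{(w+u)^2}{wv}$. Therefore there are constants $\kappa_0\ge0$ and $N_1$ such that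
$$\log_\lambda(y_N/x_N)=N+\varepsilon_N,\qquad|\varepsilon_N|\le\kappa_0\qquad(N\ge N_1).$$

**Step 5: the lower bound on $i$.** We exhibit at least $M/2$ inequivalent linked pairs by sliding $X_M$ along $X_N$ with powers of $a$.

Let $N\ge M\ge N_1$. In the coordinate $\log_\lambda$ on $(0,\infty)$, $a$ is translation by $1$, and the endpoints of $X_N,X_M$ bound intervals
$$I_N=[\xi_N,\xi_N+|I_N|],\quad I_M=[\xi_M,\xi_M+|I_M|],\qquad|I_N|=N+\varepsilon_N,\quad|I_M|=M+\varepsilon_M.$$
Put $\tau=\xi_N-\xi_M$. If an integer $k$ satisfies
$$\tau-|I_M|<k<\min(\tau,\ \tau+|I_N|-|I_M|),$$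
then $\xi_M+k<\xi_N<\xi_M+k+|I_M|<\xi_N+|I_N|$, which says that $X_N$ and $a^kX_M$ are linked. The open interval of allowed $k$ has length $\min(|I_M|,|I_N|)\ge M-\kappa_0$. An open interval of length $\ell$ contains at least $\ell-1$ integers, so ours contains at least $M-\kappa_0-2$ nonzero integers, and this is at least $M/2$ once $M\ge2\kappa_0+4$.

It remains to see that distinct nonzero $k,l$ from this interval give pairs $(X_N,a^kX_M)$ and $(X_N,a^lX_M)$ in different $\Gamma$-orbits. Suppose $h\in\Gamma$ maps the first pair to the second. Then $h\in\operatorname{Stab}(X_N)$, so $h=(a^Nb)^r$ by (3), and $a^{-l}ha^k\in\operatorname{Stab}(X_M)$, so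
$$a^{-l}(a^Nb)^ra^k=(a^Mb)^s\quad\text{for some }r,s\in\mathbb Z.$$
This is an equation in the free group $F$. Applying the homomorphism $F\to\mathbb Z$ with $a\mapsto0$, $b\mapsto1$ gives $r=s$. If $r=0$, then $a^{k-l}=1$ and $k=l$. If $r>0$, both sides have the form $a^{n_0}ba^{n_1}b\cdots ba^{n_r}$, which is unique in $F$; the last exponent is $k$ on the left and $0$ on the right, so $k=0$, a contradiction. If $r<0$, taking inverses gives $a^{-k}(a^Nb)^{|r|}a^l=(a^Mb)^{|r|}$, and the same comparison gives $l=0$, a contradiction.

Hence $i(c^{(N)},c^{(M)})\ge M/2$ when $N\ge M\ge\max(N_1,2\kappa_0+4)$.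

**Step 6: the length.** The curve $\alpha^N*\beta_0$ shows $\ell(c^{(N)})\le N\ell(\alpha)+\operatorname{length}(\beta_0)$. The trace of $a^Nb$ gives
$$2\cosh\big(\ell(c^{(N)})/2\big)=\big|\lambda^{N/2}p_1+\lambda^{-N/2}t_1\big|,\qquad p_1\ne0,$$
so $\ell(c^{(N)})/N\to\log\lambda>0$. Choosing $N_*$ large and enlarging $\kappa_1$ completes the proof of Lemma 1. $\square$

**Step 7: passing to the logarithmic scale.** Set $N_n=N_*\lceil e^n\rceil$ and $c_n=c^{(N_n)}$ for integers $n\ge0$. Since $e^n\ge1$, we have $N_*e^n\le N_n\le2N_*e^n$, and $N_n$ is nondecreasing in $n$, so $\min(N_n,N_m)=N_{\min(n,m)}$. Lemma 1 gives (1) with some $\kappa=\kappa(S)\ge1$.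

## 5. The currents $\mu_{T,B}$ and their intersection with $c_m$

We now carry out the plan of Section 3: we want currents whose intersection number with $c_m$ is $e^{m/2+B(m)}$, up to a uniform factor, for $m$ up to some cutoff $T$, where $B$ is a function with small slopes.

**Definition (admissible pair).** The pair $(T,B)$ is admissible if $T\ge0$ and $B:[0,\infty)\to[0,\infty)$ is $\frac14$-Lipschitz with $B(0)=0$ and $B(x)=0$ for $x\ge T$. Put
$$\psi_{T,B}(x)=\min\!\big(\tfrac x2,\,T-\tfrac x2\big)+B(x),\qquad F_{T,B}(x)=\max\!\big(\tfrac x2,\,x-\tfrac T2\big)+B(x),$$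
$$\mu_{T,B}=e^{-T/2}L+\sum_{n\ge0}e^{\psi_{T,B}(n)-n}\,c_n.$$

Both $\psi$ and $F$ equal $\frac x2+B(x)$ on $[0,T]$. Beyond $T$ we have $\psi(x)=T-\frac x2$ and $F(x)=x-\frac T2$. The decay of $\psi$ beyond $T$ makes the sum converge. The term in $L$ makes the current filling, and its coefficient has to be small: with coefficient $1$ it would contribute about $e^m$ to $i(\mu,c_m)$, and since $B(m)\le m/4$ this would mask $e^{m/2+B(m)}$. With coefficient $e^{-T/2}$ it contributes about $e^{m-T/2}$, which overtakes $e^{m/2}$ only at $m=T$.

For an example with one bump, take $s>0$, $T=16s$ and $B(x)=\max(0,s-\frac14|x-8s|)$. This $B$ vanishes outside $[4s,12s]$, and $F$ takes the values $0,2s,5s,6s,8s$ at $0,4s,8s,12s,16s$. Its slopes on the four intervals are $\frac12,\frac34,\frac14,\frac12$, and its slope is $1$ after $16s$.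

**Step 8: $\mu_{T,B}$ is a filling current.** We check local finiteness and that intersection numbers can be computed term by term.

Let $\mathcal K$ be a compact set of geodesics of $\mathbb H^2$. All of them meet a fixed ball $D$, and each meets the concentric ball $D^+$ of radius larger by $1$ in length at least $2$. Finitely many translates of a Borel fundamental domain with compact closure, say $q$ of them, cover $D^+$, and the lifts of a primitive closed geodesic $c$ have total length $\ell(c)$ in each. So at most $C_{\mathcal K}\,\ell(c)$ lifts of $c$ lie in $\mathcal K$, with $C_{\mathcal K}=q/2$. Writing $\psi=\psi_{T,B}$, we have $\psi(n)=T-n/2$ for $n\ge T$, so (1) gives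
$$\sum_ne^{\psi(n)-n}\ell(c_n)\le\kappa\sum_ne^{\psi(n)}<\infty.$$
Thus $\mu_{T,B}$ gives finite mass to $\mathcal K$, so it is a Radon measure. It is $\Gamma$-invariant, and the tails of the sum tend to $0$ on $\mathcal K$, so it is the weak* limit of its partial sums. By continuity and bilinearity of $i$, for every current $\nu$,
$$i(\mu_{T,B},\nu)=e^{-T/2}i(L,\nu)+\sum_{n\ge0}e^{\psi(n)-n}i(c_n,\nu).\tag{4}$$
In particular $i(\mu_{T,B},\nu)\ge e^{-T/2}i(L,\nu)>0$ for $\nu\ne0$, so $\mu_{T,B}$ is filling.

**Lemma 2.** There is $K=K(S)\ge1$ such that for all admissible $(T,B)$ and all integers $m\ge0$: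
$$K^{-1}e^{F_{T,B}(m)}\le i(\mu_{T,B},c_m)\le Ke^{F_{T,B}(m)}.$$

*Proof.* Write $\psi,F$ for $\psi_{T,B},F_{T,B}$. The slopes of $\min(\frac x2,T-\frac x2)$ are at most $\frac12$, and exactly $\frac12$ on $[0,T]$. Adding the $\frac14$-Lipschitz function $B$ gives, for $0\le x\le y$,
$$\psi(y)-\psi(x)\le\tfrac34(y-x),\qquad\text{and if }y\le T:\quad\psi(y)-\psi(x)\ge\tfrac14(y-x).\tag{5}$$

**Step 9: the upper bound.** We show that the sum is a geometric series around its main term. By (1) and (4),
$$i(\mu_{T,B},c_m)\le\kappa e^{m-T/2}+\kappa\,\Sigma,\qquad\Sigma=\sum_{n\ge0}e^{\psi(n)}\min(1,e^{m-n}).$$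
Since $B\ge0$, we have $m-\frac T2\le F(m)$, so the first term is at most $\kappa e^{F(m)}$.

If $m\le T$, then (5) gives $\psi(n)\le\psi(m)-\frac14(m-n)$ for $n\le m$, and $\psi(n)\le\psi(m)+\frac34(n-m)$ for $n>m$. So
$$\Sigma\le\sum_{n\le m}e^{\psi(m)-(m-n)/4}+\sum_{n>m}e^{\psi(m)+\frac34(n-m)-(n-m)}\le\frac2{1-e^{-1/4}}\,e^{\psi(m)},$$
and $\psi(m)=F(m)$.

If $m>T$, we bound $\min(1,e^{m-n})$ by $1$. For $n\le T$, (5) with $y=T$ and $\psi(T)=\frac T2$ gives $\psi(n)\le\frac T2-\frac14(T-n)$. So
$$\Sigma\le\sum_{n\le T}e^{T/2-(T-n)/4}+\sum_{n>T}e^{T-n/2}\le\frac2{1-e^{-1/4}}\,e^{T/2},$$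
where for the second sum we used $T-\frac n2=\frac T2-\frac12(n-T)$. Finally $\frac T2\le m-\frac T2=F(m)$.

So the upper bound holds with $K=\kappa\big(1+\frac2{1-e^{-1/4}}\big)$.

**Step 10: the lower bound.** One term is enough. If $m\le T$, the term $n=m$ of (4) gives $i(\mu_{T,B},c_m)\ge e^{\psi(m)-m}\kappa^{-1}e^m=\kappa^{-1}e^{F(m)}$. If $m>T$, the term in $L$ gives $i(\mu_{T,B},c_m)\ge e^{-T/2}\kappa^{-1}e^m=\kappa^{-1}e^{F(m)}$. $\square$

## 6. Comparing two functions through $d_{\rm Lip}$

The supremum in $d_{\rm Lip}$ runs over all closed geodesics, about most of which we know nothing. The next lemma avoids this: upper bounds come from comparing the currents as measures, and lower bounds from the test curves $c_p$ alone.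

**Lemma 3.** Let $(T,B),(T',B')$ be admissible with currents $\mu,\mu'$ and functions $\psi,\psi',F,F'$. Let $d=d_{\rm Lip}([\mu],[\mu'])$ and $G=F-F'$.

(i) If $D_1\ge\frac{T'-T}2$ and $D_1\ge\psi(n)-\psi'(n)$ for all integers $n\ge0$, and if $D_2$ satisfies the same with the roles exchanged, then $d\le D_1+D_2$.

(ii) $G(p)-G(q)\le d+4\log K$ for all integers $p,q\ge0$.

*Proof.* (i) The hypothesis says that each coefficient of $\mu$ is at most $e^{D_1}$ times the corresponding coefficient of $\mu'$: for $L$ because $e^{-T/2}\le e^{D_1}e^{-T'/2}$, and for $c_n$ because $e^{\psi(n)-n}\le e^{D_1}e^{\psi'(n)-n}$. So $\mu\le e^{D_1}\mu'$ as measures. By (4) and $i\ge0$, $i(\mu,\gamma)\le e^{D_1}i(\mu',\gamma)$ for all closed geodesics $\gamma$. In the same way $i(\mu',\gamma)\le e^{D_2}i(\mu,\gamma)$. Adding the two logarithms gives the claim.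

(ii) Using $c_p$ in one supremum and $c_q$ in the other,
$$\log\frac{i(\mu,c_p)}{i(\mu',c_p)}+\log\frac{i(\mu',c_q)}{i(\mu,c_q)}\le d.$$
By Lemma 2 the two summands differ from $G(p)$ and $-G(q)$ by at most $2\log K$ each. $\square$

**Definition (bump functions).** For $m\ge1$, $R\ge0$ and $s_1,\dots,s_m\in[0,R/8]$ let
$$B(x)=\sum_{j=1}^m\max\!\big(0,\ s_j-\tfrac14|x-jR|\big),\qquad T=(m+1)R.$$

The $j$-th bump vanishes when $|x-jR|\ge4s_j$, hence outside the window $[jR-\frac R2,jR+\frac R2]$. The windows for $j=1,\dots,m$ have disjoint interiors and lie in $[\frac R2,(m+\frac12)R]\subset[0,T]$. The bumps vanish at the ends of their windows, so at each $x$ at most one bump is nonzero, and $B$ is the maximum of its bumps. A maximum of $\frac14$-Lipschitz functions is $\frac14$-Lipschitz. Hence $(T,B)$ is admissible, and $B(jR)=s_j$. If $R=0$, everything is $0$. The example of Section 5 is the case $m=1$, $R=8s$, $s_1=s$.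

## 7. Proof of Theorem A: bump heights as orthant coordinates

Fix $m\ge1$. For $s=(s_0,s_1,\dots,s_m)\in\mathbb R^{m+1}_{\ge0}$ put
$$R=s_0+8\sum_{j=1}^ms_j,\qquad T=(m+1)R.$$
Then $s_j\le R/8$ for $j\ge1$, so the bump function $B_s$ with heights $s_1,\dots,s_m$ is defined. Let $\Phi(s)=[\mu_{T,B_s}]$. The spacing $R$ grows with $s$; this is what replaces the strip of bounded width in Section 3. The coordinate $s_0$ is a free increase of the spacing. Primes denote the data of another point $s'$.

**Step 11: $\Phi$ is Lipschitz.** We bound $|\psi-\psi'|$ and use Lemma 3(i). The function $\min(\frac x2,T-\frac x2)$ is $1$-Lipschitz in $T$, and the $j$-th bump at a given $x$ changes by at most $|s_j-s_j'|+\frac j4|R-R'|$. So everywhere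
$$|\psi-\psi'|\le|T-T'|+\sum_{j=1}^m\Big(|s_j-s_j'|+\tfrac j4|R-R'|\Big).$$
Write $|s-s'|_1=\sum_{j=0}^m|s_j-s_j'|$. Then $|R-R'|\le8|s-s'|_1$ and $|T-T'|=(m+1)|R-R'|$, so the right side is at most $D:=\big(8(m+1)+1+m(m+1)\big)|s-s'|_1$. Also $D\ge|T-T'|/2$. Lemma 3(i) with $D_1=D_2=D$ gives $d_{\rm Lip}(\Phi(s),\Phi(s'))\le2D\le K_m|s-s'|$ for a constant $K_m$.

**Step 12: recovering $s$ from distances.** We show that $|s-s'|$ is bounded by a linear function of the distance: first $T$, then the function $B_s$, then the heights.

Let $d=d_{\rm Lip}(\Phi(s),\Phi(s'))$ and $d_1=d+4\log K$. Since $F(0)=F'(0)=0$, we have $G(0)=0$, and Lemma 3(ii) with $p=0$ or $q=0$ gives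
$$|G(p)|\le d_1\qquad\text{for all integers }p\ge0.$$

For an integer $p\ge\max(T,T')$ both bump functions vanish and $G(p)=(p-\frac T2)-(p-\frac{T'}2)=\frac{T'-T}2$. Hence $|T-T'|\le2d_1$ and $|R-R'|\le2d_1/(m+1)$.

The functions $F,F'$ are $\frac54$-Lipschitz, so $G$ is $\frac52$-Lipschitz, and every $x\ge0$ is within $1$ of an integer $p\ge0$. So $|G(x)|\le d_1+\frac52$ for all real $x\ge0$.

The function $\max(\frac x2,x-\frac T2)$ is $\frac12$-Lipschitz in $T$. Therefore
$$|B_s(x)-B_{s'}(x)|\le|G(x)|+\tfrac12|T-T'|\le2d_1+\tfrac52\qquad(x\ge0).$$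

Now let $1\le j\le m$. The two $j$-th bumps have different centers $jR$ and $jR'$, but $B_{s'}$ is $\frac14$-Lipschitz:
$$s_j-s_j'=B_s(jR)-B_{s'}(jR')\le B_s(jR)-B_{s'}(jR)+\tfrac j4|R-R'|\le2d_1+\tfrac52+\tfrac{j}{2(m+1)}d_1\le3d_1+\tfrac52.$$
Exchanging roles, $|s_j-s_j'|\le3d_1+\frac52$.

Finally $s_0=R-8\sum_{j\ge1}s_j$ gives
$$|s_0-s_0'|\le|R-R'|+8\sum_{j=1}^m|s_j-s_j'|\le2d_1+8m\big(3d_1+\tfrac52\big).$$
So $|s-s'|\le K_m'\,d+K_m'$ for a constant $K_m'$ depending only on $m$ and $S$.

Together with Step 11, $\Phi:\mathbb R^{m+1}_{\ge0}\to X$ is a quasi-isometric embedding. Since $m\ge1$ was arbitrary, this covers every dimension $n\ge2$; for $n=1$ restrict to a coordinate ray. Hence $\operatorname{rank}_F(X)=\infty$.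

**Step 13: the geometric rank.** We pass to the limit. Let $\Phi:\mathbb R^n_{\ge0}\to X$ be a quasi-isometric embedding with constant $A$, let $\omega$ and $r_k\to\infty$ be arbitrary, and take $x_k=\Phi(0)$. For $v\in\mathbb R^n_{\ge0}$ the sequence $(\Phi(r_kv))$ satisfies $d_{\rm Lip}(\Phi(r_kv),x_k)/r_k\le A|v|+A/r_k$, so it defines a point of the cone. Dividing the inequalities $A^{-1}r_k|v-v'|-A\le d_{\rm Lip}(\Phi(r_kv),\Phi(r_kv'))\le Ar_k|v-v'|+A$ by $r_k$ and taking the limit shows that $v\mapsto[\Phi(r_kv)]$ is a bi-Lipschitz embedding of $\mathbb R^n_{\ge0}$ into $\lim_\omega(X,d_{\rm Lip}/r_k,x_k)$. The image of $[0,1]^n$ is compact of topological dimension $n$. So $\operatorname{rank}(X)\ge n$ for every $n$, that is, $\operatorname{rank}(X)=\infty$. $\blacksquare$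

**Proof of consequence 3.** An asymptotic cone with constant base points does not depend on the constant point, since $d_{\rm Lip}(x,x')/r_k\to0$ for fixed $x,x'$. So every such cone is one with $x_k=\Phi(0)$, and Step 13 gives the second statement. For the first, put $\mathbf 1=(1,\dots,1)\in\mathbb R^{n+1}$ and map
$$\mathbb R^n\cong\mathbb R^{n+1}/\mathbb R\mathbf 1\to\partial\mathbb R^{n+1}_{\ge0},\qquad v\mapsto v-\min_i(v_i)\,\mathbf 1.$$
This is a bijection onto the boundary $\{\min_iv_i=0\}$ of the orthant. A norm on the quotient is $\operatorname{osc}(v)=\max_iv_i-\min_iv_i$. For boundary points $v,v'$ put $z=v-v'$. At an index where $v'$ vanishes $z\ge0$, and at an index where $v$ vanishes $z\le0$; so $\max z\ge0\ge\min z$ and $\|z\|_\infty\le\operatorname{osc}(z)\le2\|z\|_\infty$. The map is therefore bi-Lipschitz. Composing it with $\Phi:\mathbb R^{n+1}_{\ge0}\to X$ embeds $\mathbb R^n$ quasi-isometrically in $X$. $\blacksquare$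

## 8. Proof of Theorem B: distance functions as bump heights

In Theorem A the constants depend on $m$, because the centers of the bumps and the cutoff $T$ move with $s$. For a finite metric space $Y$ the heights are bounded, so one spacing serves all points. Then $T=T'$, and $d_{\rm Lip}$ is, up to $4\log K$, the largest value of the difference of the bump functions minus the smallest one. The heights are distances to the points of $Y$, halved because both the maximum and the minimum contribute.

Let $Y=\{y_1,\dots,y_n\}$ have diameter $\Delta$. Take $m=n$, an integer $R\ge4\Delta+1$, $T=(n+1)R$, and for $y\in Y$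
$$s_j(y)=\tfrac12\,d(y,y_j)\qquad(1\le j\le n).$$
These lie in $[0,\Delta/2]\subset[0,R/8]$. Let $B_y$ be the bump function with these heights and $f(y)=[\mu_{T,B_y}]$. Neither $T$ nor the centers $jR$ depend on $y$. Fix $y,y'\in Y$, and let $\psi,F$ and $\psi',F'$ belong to $y$ and $y'$.

**Step 14: $f$ does not increase distances.** In the $j$-th window only the $j$-th bumps can be nonzero, and they have the same center, so the difference of the two bumps there is at most $(s_j(y)-s_j(y'))^+$. Outside the windows both functions vanish. Thus for all $x\ge0$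
$$\psi(x)-\psi'(x)=B_y(x)-B_{y'}(x)\le\max_{1\le j\le n}\big(s_j(y)-s_j(y')\big)^+\le\tfrac12\max_{1\le j\le n}|d(y,y_j)-d(y',y_j)|\le\tfrac12\,d(y,y')$$
by the triangle inequality. The same holds with $y,y'$ exchanged, and $T=T'$. Lemma 3(i) with $D_1=D_2=\frac12d(y,y')$ gives $d_{\rm Lip}(f(y),f(y'))\le d(y,y')$.

**Step 15: $f$ decreases distances by at most a constant.** We test at the bumps belonging to $y'$ and to $y$. Choose $j,l$ with $y_j=y'$ and $y_l=y$, and put $p=jR$, $q=lR$, which are integers. Since $T=T'$, we have $G=F-F'=B_y-B_{y'}$, so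
$$G(p)=s_j(y)-s_j(y')=\tfrac12\,d(y,y'),\qquad G(q)=s_l(y)-s_l(y')=-\tfrac12\,d(y,y').$$
Lemma 3(ii) gives $d(y,y')=G(p)-G(q)\le d_{\rm Lip}(f(y),f(y'))+4\log K$. So Theorem B holds with $C=4\log K$. $\blacksquare$

## 9. Universal asymptotic cones and the absence of coarse embeddings into Hilbert space

**Proof of consequence 1.** The point is to put larger and larger finite pieces of one universal separable space into $X$ at the scales $r_k$. Let $z_1,z_2,\dots$ be distinct points forming a dense subset of $C[0,1]$, and let $Y_k=\{z_1,\dots,z_k\}$ with the metric $r_k\|\cdot\|_\infty$. Let $f_k:Y_k\to X$ be as in Theorem B, and put $x_k=f_k(z_1)$. For fixed $i$, the point $f_k(z_i)$ is defined for $k\ge i$, hence for $\omega$-almost all $k$. It satisfies $d_{\rm Lip}(f_k(z_i),x_k)/r_k\le\|z_i-z_1\|_\infty$, so $[f_k(z_i)]$ is a point of $\lim_\omega(X,d_{\rm Lip}/r_k,x_k)$. Moreover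
$$\|z_i-z_j\|_\infty-\frac C{r_k}\le\frac{d_{\rm Lip}(f_k(z_i),f_k(z_j))}{r_k}\le\|z_i-z_j\|_\infty,$$
and $C/r_k\to0$. So $z_i\mapsto[f_k(z_i)]$ is isometric. Ultralimits are complete, so it extends to an isometric embedding of $C[0,1]$. By the Banach–Mazur theorem, $C[0,1]$ contains an isometric copy of every separable metric space. $\blacksquare$

**Definition (coarse embedding).** A map $\Theta:X\to H$ into a Hilbert space is a coarse embedding if there are nondecreasing functions $\rho_-,\rho_+:[0,\infty)\to\mathbb R$ with $\rho_-(t)\to\infty$ as $t\to\infty$ and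
$$\rho_-(d_{\rm Lip}(x,x'))\le\|\Theta(x)-\Theta(x')\|\le\rho_+(d_{\rm Lip}(x,x'))\qquad(x,x'\in X).$$

For example, a quasi-isometric embedding into $H$ with constant $A$ is coarse, with $\rho_\pm(t)=A^{\pm1}t\pm A$.

**Proof of consequence 2.** Suppose $\Theta$ is a coarse embedding. We test it on expander graphs, which Theorem B places in $X$ with one uniform constant. Let $(V_k,E_k)$ be connected $\delta$-regular expander graphs, $\delta\ge3$, $|V_k|\to\infty$; these exist by Pinsker and Margulis. Let $\varepsilon>0$ be a lower bound, uniform in $k$, for the smallest positive eigenvalue of the graph Laplacian. For $h:V_k\to H$ with mean $\bar h$, applying the spectral gap to each coordinate,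
$$\sum_{xy\in E_k}\|h(x)-h(y)\|^2\ge\varepsilon\sum_{x}\|h(x)-\bar h\|^2=\frac{\varepsilon}{2|V_k|}\sum_{x,y}\|h(x)-h(y)\|^2.$$
Since $|E_k|=\delta|V_k|/2$, this is the inequality
$$\frac1{|V_k|^2}\sum_{x,y}\|h(x)-h(y)\|^2\le\frac c{|E_k|}\sum_{xy\in E_k}\|h(x)-h(y)\|^2,\qquad c=\frac\delta\varepsilon.\tag{6}$$

Give $V_k$ the graph distance, let $f_k:V_k\to X$ be as in Theorem B, and apply (6) to $h=\Theta\circ f_k$. Adjacent vertices have $d_{\rm Lip}(f_k(x),f_k(y))\le1$, so the right side of (6) is at most $c\,\rho_+(1)^2$.

For the left side, a ball of radius $t\in\mathbb N$ has at most $1+\delta+\dots+\delta^t\le\delta^{t+1}$ points. Put $t_k=\lfloor\log_\delta(|V_k|/2)\rfloor-1$, so that $\delta^{t_k+1}\le|V_k|/2$ and $t_k\to\infty$. Then, for $k$ large, at least half of the pairs $(x,y)$ are at graph distance at least $t_k$, and for these $d_{\rm Lip}(f_k(x),f_k(y))\ge t_k-C$. Once $t_k\ge C$, the left side of (6) is at least $\frac12\max(0,\rho_-(t_k-C))^2$, which tends to $\infty$. This contradicts the bound $c\,\rho_+(1)^2$. $\blacksquare$
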